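# Dropping one factor from Bézout: the degree of an étale endomorphism of affine space

## 1. Bézout's product of all $n$ degrees, and the smallest cases

Let $K$ be a field of characteristic $0$. Write $\mathrm e(g_1,\dots,g_n)$ for the endomorphism $x\mapsto(g_1(x),\dots,g_n(x))$ of $\mathbb A^n_K$, where $g_i\in K[x_1,\dots,x_n]$. It is étale exactly when $\mathrm{Jac}=\det(\partial g_i/\partial x_j)$ is a nonzero constant, and $\mathbb{EE}_n(K)$ is the set of étale endomorphisms. Such a map is dominant, and its degree is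
$$\deg \mathrm e(g_1,\dots,g_n)=[K(x_1,\dots,x_n):K(g_1,\dots,g_n)].$$
Put $d_i=\deg g_i$ (total degree). How large can the degree of the map be, in terms of the $d_i$?

The answer one would first guess is Bézout's: over $\mathbb C$ the degree of a dominant map is the number of points of a general fiber, these points are isolated solutions of $n$ equations of degrees $d_1,\dots,d_n$, so the degree is at most $d_1d_2\cdots d_n$. For dominant maps in general no factor can be dropped: $(x_1,\dots,x_{n-1},x_n^{\delta+1})$ has degree $\delta+1=d_1\cdots d_n$. But its Jacobian determinant $(\delta+1)x_n^\delta$ is constant only for $\delta=0$. We test the guess on étale maps.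

If $n=1$, étale means $g_1'\in K^*$, so $g_1$ is linear and the degree is $1$: Bézout's bound $d_1$ is attained, but so is the smaller-looking bound "empty product". If $n\ge2$ and $d_1=\dots=d_{n-1}=1$, the linear parts of $g_1,\dots,g_{n-1}$ are independent (otherwise $\mathrm{Jac}=0$), so after an affine change of coordinates $g_i=x_i$ for $i<n$. Then $\partial g_n/\partial x_n$ is a nonzero constant and $g_n=cx_n+p(x_1,\dots,x_{n-1})$, so the degree is $1$. Bézout gives $d_n$, which can be as large as we like. For $n=2$, $g_1=x_1+x_2^2$, $g_2=x_2+g_1^2$ we have degree $1$, and Bézout gives $2\cdot4=8$.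

In all these cases $d_n$ plays no role. Set
$$\Delta:=\prod_{i=1}^{n-1}d_i .$$

**Theorem B.** Let $\mathrm{char}\,K=0$ and $n\ge2$. If $\mathrm e(g_1,\dots,g_n)\in\mathbb{EE}_n(K)$, then $\deg\mathrm e(g_1,\dots,g_n)\le\Delta=\prod_{i=1}^{n-1}\deg g_i$.

For $n\ge3$ this statement was posed as a conjecture by Alexander Borisov, Ofer Gabber and Adrian Vasiu, "On endomorphisms of affine spaces and the Jacobian problem", arXiv:2609.05746 (2026). The theorem says that the conjecture is true, and that the bound also holds for $n=2$.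

**Reduction to $K=\mathbb C$.** The purpose of this step is to have complex geometry available. The coefficients of the $g_i$ lie in a finitely generated subfield $K_0\subset K$, and $K_0$ embeds in $\mathbb C$. So it suffices to see that the degree does not change when the ground field grows from $K_0$ to a larger field $K$. Let $b_1,\dots,b_d$ be a basis of $K_0(x)$ over $K_0(g)$. Its $K(g)$-span is closed under multiplication, since the products $b_ib_j$ lie in the $K_0(g)$-span. Being a finite-dimensional $K(g)$-algebra without zero divisors, it is a field; it contains $K$ and all $x_i$, so it is $K(x)$. For independence, multiply all $b_i$ by a common denominator so that $b_i\in K_0[x]$; a relation over $K(g)$ then reads, after clearing denominators, $\sum_ip_i(g)b_i=0$ with $p_i\in K[T_1,\dots,T_n]$. Expand the coefficients of the $p_i$ in a $K_0$-basis $(\epsilon)$ of $K$. Since $K[x]=\bigoplus_\epsilon \epsilon K_0[x]$, we get relations $\sum_ip_{i,\epsilon}(g)b_i=0$ over $K_0$, so all $p_{i,\epsilon}(g)=0$. Thus the degree is unchanged.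 From now on $K=\mathbb C$.

## 2. Points at infinity of the generic curve and the pole order of $dx_1\wedge\dots\wedge dx_n$

We look at the curves $g_1=t_1,\dots,g_{n-1}=t_{n-1}$ for generic $t$. Algebraically, assume only that $g_1,\dots,g_{n-1}\in\mathbb C[x]$ are algebraically independent, put $t_i=g_i$ and
$$k_0=\mathbb C(t_1,\dots,t_{n-1})\subset\mathbb C(x).$$
Then $\mathbb C(x)/k_0$ is a function field in one variable.

**Definition (places and their numbers).** A *place* $E$ is a place of $\mathbb C(x)/k_0$, with normalized valuation $\mathrm{ord}_E$, valuation ring $\mathcal O_E\supset k_0$ and residue field $\kappa(E)$. Put $f_E=[\kappa(E):k_0]<\infty$, $\mathrm{pole}_E=-\mathrm{ord}_E$ (so $\mathrm{pole}_E(0)=-\infty$), and $m_E=\max_i\mathrm{pole}_E(x_i)$. The place is *at infinity* if $\mathbb C[x]\not\subset\mathcal O_E$, that is, $m_E\ge1$.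

Nonzero elements of $k_0$ have order $0$ at every place. There are finitely many places at infinity, since each is a pole of some $x_i$; there is at least one, since otherwise all $x_i$ would be algebraic over $k_0$.

The field $\kappa(E)$ has transcendence degree $n-1$ over $\mathbb C$. So $E$ is a divisorial valuation of $\mathbb C(x)/\mathbb C$ (Kollár–Mori, *Birational geometry of algebraic varieties*, Lemma 2.45): after resolution of singularities it is a prime divisor on a smooth projective $X$ with a birational morphism to $\mathbb P^n$. Hence $\Omega_{\mathcal O_E/\mathbb C}$ (the localization of $\Omega_X$) is free of rank $n$, and rational $n$-forms have an order at $E$. We make a basis explicit. Let $\tau$ be a uniformizer. The residues of the $t_i$ form a transcendence basis of $\kappa(E)/\mathbb C$, so in characteristic $0$ their differentials are a basis of $\Omega_{\kappa(E)/\mathbb C}$. By the exact sequence $(\tau)/(\tau^2)\to\Omega_{\mathcal O_E/\mathbb C}\otimes\kappa(E)\to\Omega_{\kappa(E)/\mathbb C}\to0$ and Nakayama's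 lemma,
$$dt_1,\dots,dt_{n-1},d\tau\quad\text{is a basis of }\Omega_{\mathcal O_E/\mathbb C}.\tag{1}$$

**Definition (the number $a_E$).** $a_E:=-1-\mathrm{ord}_E(dx_1\wedge\dots\wedge dx_n)$.

If $E$ is not at infinity, then $dx_1\wedge\dots\wedge dx_n$ is regular at $E$ and $a_E\le-1$.

**Example 1.** Let $g_i=x_i^{d_i}$ for $i<n$ and let $E$ be the place $x_n=\infty$, $\tau=1/x_n$. Then $\kappa(E)=\mathbb C(x_1,\dots,x_{n-1})$ and $f_E=\Delta$. Up to units at $E$, $dx_1\wedge\dots\wedge dx_n$ is $dt_1\wedge\dots\wedge dt_{n-1}\wedge\tau^{-2}d\tau$, so $a_E=1$. Also $m_E=1$.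

**Example 2.** Let $n=2$, $g_1=x_1^2x_2$. Then $x_2=t_1x_1^{-2}$, so $\mathbb C(x)=k_0(x_1)$ and the places at infinity are $x_1=0$ and $x_1=\infty$, with $f_E=1$. Up to sign $dx_1\wedge dx_2=x_1^{-2}\,dt_1\wedge dx_1$. At $x_1=0$: $m_E=2$, order $-2$, $a_E=1$. At $x_1=\infty$, with $\tau=1/x_1$: $x_1^{-2}dx_1=-d\tau$, so $a_E=-1$, $m_E=1$.

**Theorem A.** If $n\ge2$ and $g_1,\dots,g_{n-1}\in\mathbb C[x_1,\dots,x_n]$ are algebraically independent, then
$$\sum_{E:\,a_E>0}f_E\,a_E\le\Delta .$$

Example 1 gives equality, for every choice of $d_1,\dots,d_{n-1}$.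

**Theorem A implies Theorem B.** The purpose is to see why $g_n$ drops out. Let $g_1,\dots,g_n$ have $\mathrm{Jac}\ne0$; then they are algebraically independent. Put $d=[\mathbb C(x):k_0(g_n)]$. The fundamental identity $\sum e_Ef_E=d$ over the place $g_n=\infty$ of $k_0(g_n)$ reads
$$d=\sum_{E:\ \mathrm{pole}_E(g_n)>0}f_E\,\mathrm{pole}_E(g_n).\tag{2}$$
Let $b=\mathrm{pole}_E(g_n)>0$ and write $g_n=w\tau^{-b}$ with $w$ a unit, $dw=\sum_iw_i\,dt_i+w_\tau\,d\tau$. Then
$$dt_1\wedge\dots\wedge dt_{n-1}\wedge dg_n=(-bw+\tau w_\tau)\,\tau^{-b-1}\,dt_1\wedge\dots\wedge dt_{n-1}\wedge d\tau ,$$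
and $-bw+\tau w_\tau$ is a unit because $b\ne0$ in $\mathbb C$. So this form has order exactly $-b-1$. It also equals $\mathrm{Jac}\cdot dx_1\wedge\dots\wedge dx_n$, whose order is $\mathrm{ord}_E(\mathrm{Jac})-1-a_E$. Hence
$$\mathrm{pole}_E(g_n)=a_E+\mathrm{pole}_E(\mathrm{Jac})\qquad\text{whenever }\mathrm{pole}_E(g_n)>0.\tag{3}$$
If $\mathrm{Jac}\in\mathbb C^*$, then every $E$ in (2) has $\mathrm{pole}_E(g_n)=a_E>0$, so $d\le\sum_{a_E>0}f_Ea_E\le\Delta$. $\square$

The number $a_E$ does not involve $g_n$ at all. The rest is the proof of Theorem A.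

## 3. Comparing $a_E$ with $m_E$: plane curves, and a space curve where it fails

Bézout controls the pole orders of the coordinates.

**Lemma 1.** $\displaystyle\sum_{E\text{ at infinity}}f_Em_E\le\Delta$.

*Proof.* For each $E$ at infinity, the $c\in\mathbb C^n$ with $\mathrm{pole}_E(\sum c_ix_i)<m_E$ form a proper subspace. So some $\ell=\sum c_ix_i$ has $\mathrm{pole}_E(\ell)=m_E$ at all these finitely many $E$, and it has no other poles. Having a pole, $\ell$ is transcendental over $k_0$. By the fundamental identity $\sum f_Em_E=[\mathbb C(x):k_0(\ell)]$, which is the number of points of a general fiber of $(g_1,\dots,g_{n-1},\ell):\mathbb A^n\to\mathbb A^n$. By Bézout's inequality for isolated solutions it is at most $d_1\cdots d_{n-1}\cdot1$. $\square$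

So the sensible first attempt at Theorem A is to prove $a_E\le m_E$ at each place at infinity. In the plane this works.

**The case $n=2$: $a_E\le m_E$ for every $E$ at infinity.** A linear change of coordinates over $\mathbb C$ changes neither $a_E$ nor $m_E$, so we may assume that $g_1$ is a constant times a monic polynomial in $x_2$ over $\mathbb C[x_1]$. If $x_1\in\mathcal O_E$, then $x_2$ is integral over $\mathcal O_E$, because $g_1(x_1,x_2)-t_1=0$, hence $x_2\in\mathcal O_E$, a contradiction. So $x_1$ has a pole at $E$. Factor $g_1(x_1,Y)=c\prod_i(Y-r_i)$ with $r_i$ algebraic over $\mathbb C(x_1)$, let $F=\mathbb C(x_1,x_2)(r_1,r_2,\dots)$, let $E'$ be a place of $F/k_0$ over $E$ with ramification index $e$ and normalized valuation $\mathrm{ord}'$. Since $0=\mathrm{ord}'(t_1)=\sum_i\mathrm{ord}'(x_2-r_i)$, some $z=x_2-r_i$ has $\mathrm{ord}'(z)\ge0$. As $dr_i$ is a multiple of $dx_1$,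
$$dx_1\wedge dx_2=dx_1\wedge dz=x_1z\cdot\frac{dx_1}{x_1}\wedge\frac{dz}{z}.$$
For any nonzero function $u=w\tau'^a$ ($w$ a unit, $\tau'$ a uniformizer at $E'$) we have $du/u=dw/w+a\,d\tau'/\tau'$, so the wedge of two such logarithmic forms has order at least $-1$. Therefore $\mathrm{ord}'(dx_1\wedge dx_2)\ge-1-e\,m_E$. On the other hand, if $\tau=w\tau'^e$ then $dt_1\wedge d\tau=\tau'^{e-1}(ew+\tau'w_{\tau'})\,dt_1\wedge d\tau'$ has order $e-1$, so $\mathrm{ord}'(\omega)+1=e(\mathrm{ord}_E(\omega)+1)$ for every $2$-form $\omega\neq 0$ on $\mathbb C(x_1,x_2)$. For $\omega=dx_1\wedge dx_2$ the two statements give $-e\,a_E\ge-e\,m_E$. $\square$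

With Lemma 1 this proves Theorem A for $n=2$. For $n\ge3$ the attempt stops at its first step.

**Example 3 ($a_E>m_E$).** Let $n=3$, $g_1=x_1^2x_2$, $g_2=x_1^2x_3$. Then $x_2=t_1x_1^{-2}$, $x_3=t_2x_1^{-2}$, $\mathbb C(x)=k_0(x_1)$. At the place $x_1=0$ we have $f_E=1$, $m_E=2$, and
$$dx_1\wedge dx_2\wedge dx_3=x_1^{-4}\,dx_1\wedge dt_1\wedge dt_2 ,$$
so the order is $-4$ and $a_E=3>2=m_E$. (The other place at infinity, $x_1=\infty$, has $x_1^{-4}dx_1=-\tau^2d\tau$, so $a_E=-3$.) Theorem A is not in danger, as $3\le\Delta=9$. But a place-by-place comparison with $m_E$ cannot prove it. In this example $a_E=3=2+2-1$ is the sum of the pole orders of all three coordinates, and no single linear form sees it.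

The way around is to use not one coordinate but *all* polynomials of degree at most $k$, for $k\to\infty$, and to compare two counts of how their pole orders at $E$ are distributed. A large $a_E$ forces large pole orders on average (Section 4). A large $f_E/\Delta$ means that many polynomials have small poles (Section 6). A convexity property of the distribution makes the two compete (Section 7).

**Standing notation.** Let $\mathcal E=\{E_1,\dots,E_r\}$ be the set of places with $a_E>0$. All of them are at infinity, so $\mathcal E$ is finite. If $r=0$ Theorem A is trivial, so let $r\ge1$. Write $a_j,m_j,f_j$ for the numbers of $E_j$; thus $a_j,m_j\ge1$. Put $R_k=\{F\in\mathbb C[x]:\deg F\le k\}$ and $N_k=\dim R_k=\binom{n+k}n$. Clearly $\mathrm{pole}_{E_j}(F)\le km_j$ for $F\in R_k$.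

## 4. A Wronskian bound: $a_E$ and the average pole order on $R_k$

**Lemma 2.** Let $E$ be a place at infinity, $k\ge1$, $N=N_k$. For every basis $F_1,\dots,F_N$ of $R_k$,
$$a_E\le\frac{n+1}{kN}\sum_{i=1}^N\mathrm{pole}_E(F_i).\tag{4}$$
Consequently, with $D_k(\ell)=\dim\{F\in R_k:\mathrm{pole}_E(F)\le\ell\}$,
$$a_E\le\frac{n+1}k\sum_{\ell\ge0}\Bigl(1-\frac{D_k(\ell)}{N}\Bigr).\tag{5}$$

For $k=1$ and the basis $1,x_1,\dots,x_n$, (4) says $a_E\le\sum_i\mathrm{pole}_E(x_i)$. In Example 3 the right side is $-1+2+2=3=a_E$, and in Example 2 at $x_1=0$ it is $-1+2=1=a_E$.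

*Proof.* The idea is to write one constant, the Wronskian of $R_k$, in a frame of derivations adapted to $E$.

**Step 1: the Wronskian of $R_k$ is a nonzero constant.** Let $\partial_i=\partial/\partial x_i$ and consider the $N\times N$ matrix $(\partial^\alpha F_i)$ with rows $|\alpha|\le k$. For the basis $x^\beta/\beta!$ the entry is $x^{\beta-\alpha}/(\beta-\alpha)!$ if $\alpha\le\beta$ and $0$ otherwise, so, ordering by degree, the matrix is unitriangular with determinant $1$. Any other basis multiplies this by a nonzero constant.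

**Step 2: derivations that do not increase poles.** Let $\theta_1=dt_1,\dots,\theta_{n-1}=dt_{n-1}$, $\theta_n=d\tau/\tau$, a basis of $\Omega_{\mathbb C(x)/\mathbb C}$ by (1), and let $D_1,\dots,D_n$ be the dual derivations of $\mathbb C(x)$. Thus $D_j=\partial_{t_j}$ for $j<n$ and $D_n=\tau\partial_\tau$, where $\partial_{t_j},\partial_\tau$ are dual to the basis (1) and so map $\mathcal O_E$ into itself. For $F=w\tau^a$ with $w$ a unit, $D_jF=\tau^aD_jw$ for $j<n$ and $D_nF=\tau^a(aw+\tau\partial_\tau w)$. Hence $\mathrm{ord}_E(D_jF)\ge\mathrm{ord}_E(F)$ for all $j$ and all $F$. The $D_j$ commute: $[D_i,D_j]$ is a derivation that kills every $t_l$ and also $\tau$ (each $D_jt_l$ is $0$ or $1$; $D_j\tau=0$ for $j<n$ and $D_n\tau=\tau$), and $\mathbb C(x)$ is algebraic over $\mathbb C(t_1,\dots,t_{n-1},\tau)$.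

**Step 3: comparison of the frames.** We compute how $a_E$ enters. Write $\partial_i=\sum_jM_{ij}D_j$ with $M_{ij}\in\mathbb C(x)$. Dually $\theta_j=\sum_iM_{ij}dx_i$, so $\theta_1\wedge\dots\wedge\theta_n=\det M\cdot dx_1\wedge\dots\wedge dx_n$. The left side has order $-1$ at $E$. Therefore
$$\mathrm{ord}_E(\det M)=-1-\mathrm{ord}_E(dx_1\wedge\dots\wedge dx_n)=a_E .$$

**Step 4: comparison of higher derivatives.** The purpose is to find the determinant of the change from $\partial^\alpha$ to $D^\beta$. Expanding a product of $p$ of the $\partial_i$ and moving coefficients to the left, we get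
$$\partial^\alpha=\sum_{|\beta|\le|\alpha|}c_{\alpha\beta}D^\beta,\qquad \prod_i\Bigl(\sum_jM_{ij}Y_j\Bigr)^{\alpha_i}=\sum_{|\beta|=|\alpha|}c_{\alpha\beta}Y^\beta ,$$
the second formula giving the coefficients with $|\beta|=|\alpha|$. So the matrix $C=(c_{\alpha\beta})_{|\alpha|,|\beta|\le k}$ is block triangular by degree. Its block of degree $p$ is the matrix of the substitution $Y_i\mapsto\sum_jM_{ij}Y_j$ on forms of degree $p$. The determinant of this block is unchanged if $M$ is conjugated, so over an algebraic closure we may take $M$ upper triangular. Then $Y^\alpha$ goes to $M_{11}^{\alpha_1}\cdots M_{nn}^{\alpha_n}Y^\alpha$ plus lexicographically smaller monomials, and the block has determinant $\prod_{|\alpha|=p}\prod_iM_{ii}^{\alpha_i}=(\det M)^{\sum_{|\alpha|=p}\alpha_1}$. Altogether $\det C=(\det M)^\epsilon$ with $\epsilon=\sum_{|\alpha|\le k}\alpha_1$. Put $\alpha_0=k-|\alpha|$: the tuples $(\alpha_0,\dots,\alpha_n)$ are all $N$ tuples of sum $k$, the $n+1$ coordinates have equal sums by symmetry, and these add up to $kN$.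 So $\epsilon=kN/(n+1)$.

**Step 5: orders.** We have $(\partial^\alpha F_i)=C\cdot(D^\beta F_i)$. Take determinants and orders at $E$. The left side has order $0$ by Step 1. Each term in the expansion of $\det(D^\beta F_i)$ is a product containing one derivative of each $F_i$, so its order is at least $\sum_i\mathrm{ord}_E(F_i)$ by Step 2. Hence
$$0\ge\frac{kN}{n+1}\,a_E+\sum_i\mathrm{ord}_E(F_i),$$
which is (4).

**Step 6: from (4) to (5).** Choose a basis adapted to the filtration of $R_k$ by $\mathrm{pole}_E$: start with a basis of the smallest nonzero subspace $\{\mathrm{pole}_E\le\ell\}$ and keep extending. Then exactly $N-D_k(\ell)$ of the $F_i$ have $\mathrm{pole}_E(F_i)>\ell$. An integer $p$ satisfies $p\le\#\{\ell\ge0:\ell<p\}$, so $\sum_i\mathrm{pole}_E(F_i)\le\sum_{\ell\ge0}(N-D_k(\ell))$. $\square$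

## 5. The volume function of bounded poles

**Definition (the spaces $W_k(s)$).** Let $O=\mathbb R_{>0}^r$ with standard unit vectors $u_1,\dots,u_r$. For $s\in O$ put
$$W_k(s)=\{F\in R_k:\ \mathrm{pole}_{E_i}(F)\le ks_i\text{ for all }i\}.$$

Products satisfy $W_k(s)W_{k'}(s)\subset W_{k+k'}(s)$, and $W_0(s)=\mathbb C$. We study $\mathrm{Vol}(s)=\lim_k\dim W_k(s)/N_k$, the asymptotic proportion of polynomials with these bounded poles.

**Example 4.** Let $g_i=x_i$ for $i<n$, with the only place at infinity $x_n=\infty$. The pole order of $F$ is its degree in $x_n$. The proportion of monomials of degree $\le k$ with $\alpha_n>ks$ tends to $(1-s)^n$, the relative volume of a simplex scaled by $1-s$. So $\mathrm{Vol}(s)=1-(1-s)^n$ for $0<s\le1$.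

**Example 5.** Let $n=2$, $g_1=x_1^2x_2$; $\mathcal E$ consists of $x_1=0$. Since $x_1^\alpha x_2^\beta=t_1^\beta x_1^{\alpha-2\beta}$, the pole order of a polynomial is the maximum of $2\beta-\alpha$ over its monomials (monomials of equal pole order are independent over $\mathbb C$ after division by the power of $x_1$, being distinct powers of $t_1$). In the triangle $\alpha,\beta\ge0$, $\alpha+\beta\le1$ of area $\frac12$, the part $2\beta-\alpha>s$ is a triangle with vertices $(0,\frac s2)$, $(0,1)$, $(\frac{2-s}3,\frac{1+s}3)$ and area $\frac{(2-s)^2}{12}$. So $\mathrm{Vol}(s)=1-\frac{(2-s)^2}6$ for $0<s\le2$. Here $\mathrm{Vol}(s)\to\frac13$ as $s\to0$.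

**A common model.** By Section 2 and resolution of singularities, fix a smooth projective $X$ and a birational morphism $\sigma:X\to\mathbb P^n$ such that all $E_j$ are prime divisors on $X$. Let $x_i=X_i/X_0$ and $H=\{X_0=0\}$. At the generic point of $E_j$ some $X_i$ of maximal $\mathrm{pole}_{E_j}(x_i)$ trivializes $\sigma^*\mathcal O(1)$, so $\mathrm{ord}_{E_j}(\sigma^*H)=\mathrm{ord}_{E_j}(X_0/X_i)=m_j\ge1$, and $\sigma(E_j)\subset H$. But $\mathrm{ord}_{E_j}\ne\mathrm{ord}_H$, since $\mathrm{ord}_H(g_1)=-d_1<0=\mathrm{ord}_{E_j}(g_1)$. So each $E_j$ is $\sigma$-exceptional.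

**Recalled: valuations from flags.** Fix $j$. Take a flag $X\supset E_j=Y_1\supset Y_2\supset\dots\supset Y_n=\{p\}$ of irreducible subvarieties, $\mathrm{codim}\,Y_i=i$, all smooth at $p$ (successive general hyperplane sections of $E_j$ down to a curve, then a general point of it). A nonzero rational function gets a vector $\nu=(\nu_1,\dots,\nu_n)$: $\nu_1$ is its order along $Y_1$; divide by that power of a local equation of $Y_1$ at $p$, restrict to $Y_1$, take the order along $Y_2$, and so on. For example, on $\mathbb A^2$ with $Y_1=\{u=0\}$ and $p$ the origin, $u^2(v^3+u)$ has $\nu=(2,3)$. Put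
$$\mathrm{val}=(\mathrm{pole}_{E_j},\nu_2,\dots,\nu_n):\ \mathbb C(x)^*\to\mathbb Z^n,$$
a surjective homomorphism. We use three facts from Lazarsfeld–Mustaţă, *Convex bodies associated to linear series*, Ann. Sci. ENS 2009, cited as LM. First (LM, §1), $\#\mathrm{val}(W\setminus0)=\dim W$ for every finite-dimensional $W\subset\mathbb C(x)$. Second (LM, Lemma 1.10, applied to $\sigma^*\mathcal O(1)$), the $\nu$-values of nonzero sections of $\sigma^*\mathcal O(k)$ are bounded by a constant times $k$. Near $p$ some $X_i$ trivializes $\sigma^*\mathcal O(1)$, so the values of the section $X_0^kF$ and of the function $F$ differ by $k\nu(X_0/X_i)$; hence there is an integer $b$ with $|\mathrm{val}(F)|_{\max}\le bk$ for $0\ne F\in R_k$, $k\ge1$. Third (LM, Prop. 2.1): if a semigroup $\Gamma\subset\mathbb N\times\mathbb N^n$ has only $0$ in height $0$, lies in a semigroup generated by finitely many vectors $(1,w)$, and generates $\mathbb Z^{n+1}$ as a group, then the number of its elements of height $k$, divided by $k^n$, tends to the volume of the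 height-$1$ slice of the closed convex cone spanned by $\Gamma$.

**Definition (the convex body).** $\Gamma(s)=\{(k,v):k\ge0,\ v\in\mathrm{val}(W_k(s)\setminus0)\}$, and $Q(s)=Q^{(j)}(s)$ is the closure in $\mathbb R^n$ of $\{v/k:(k,v)\in\Gamma(s),\,k\ge1\}$.

**Lemma 3.** $Q^{(j)}(s)$ is compact and convex and lies in a ball independent of $s$. The limit $\mathrm{Vol}(s)$ exists, and $\mathrm{Vol}(s)=n!\,\mathrm{vol}(Q^{(j)}(s))>0$. It is nondecreasing in each $s_i$, at most $1$, and equal to $1$ if $s_i\ge m_i$ for all $i$.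

*Proof.* Boundedness is the bound $|v/k|_{\max}\le b$. Let $v=\mathrm{val}F$, $F\in W_k(s)$, and $v'=\mathrm{val}G$, $G\in W_{k'}(s)$, and let $\theta\in[0,1]\cap\mathbb Q$. Choose integers $\alpha,\beta\ge0$, not both $0$, with $\alpha k:\beta k'=(1-\theta):\theta$; then $F^\alpha G^\beta\in W_{\alpha k+\beta k'}(s)$ has normalized value $(1-\theta)v/k+\theta v'/k'$. So the set of points $v/k$ is closed under rational convex combinations, and its closure is convex and equals the height-$1$ slice of the closed cone over $\Gamma(s)$.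

We check the hypotheses of LM, Prop. 2.1. The shear $(k,v)\mapsto(k,v+bk(1,\dots,1))$ translates $Q(s)$ and moves $\Gamma(s)$ into the semigroup generated by the vectors $(1,w)$, $w\in\mathbb Z^n\cap[0,2b]^n$. In height $0$ there is only $0$, since $W_0(s)=\mathbb C$. For the group: if $\rho\ge1$ and $k\ge\max(\rho,\max_i\rho m_i/s_i)$, then $R_\rho\subset W_k(s)$. So $(k,0)$ and $(k+1,0)$ lie in $\Gamma(s)$ (values of the function $1$), and the group contains $(1,0)$. It also contains $(0,\mathrm{val}F-\mathrm{val}F')$ for all $F,F'\in R_\rho\setminus0$ and all $\rho$; every element of $\mathbb C(x)^*$ is such a quotient $F/F'$, so these exhaust $\{0\}\times\mathbb Z^n$. Hence $\dim W_k(s)=\#\mathrm{val}(W_k(s)\setminus0)\sim k^n\mathrm{vol}(Q(s))$, and $N_k\sim k^n/n!$. The cone has nonempty interior since $\Gamma(s)$ spans $\mathbb R^{n+1}$, so the volume is positive. The last sentence of the lemma is clear from the definition of $W_k(s)$ and $\mathrm{pole}_{E_i}\le km_i$ on $R_k$. $\square$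

**Lemma 4.** $\mathrm{Vol}$ is $C^1$ on $O$.

*Proof.* The purpose is to recognize $\mathrm{Vol}$ as the volume of a divisor. Recall that $\mathrm{vol}_X(L)=\limsup_k h^0(X,kL)/(k^n/n!)$ extends continuously to $N^1(X)_{\mathbb R}$, that a class is big exactly when its volume is positive, and that $\mathrm{vol}_X$ is $C^1$ on the big cone (Boucksom–Favre–Jonsson, *Differentiability of volumes of divisors and a problem of Teissier*, J. Algebraic Geom. 18 (2009), Thm A; also LM, Cor. C). Let
$$L_s=\sigma^*H-\sum_i(m_i-s_i)E_i ,$$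
whose coefficient along $E_i$ is $s_i$. We claim $H^0(X,\lfloor kL_s\rfloor)=W_k(s)$. A section is a rational function $F$ with $\mathrm{div}F+\lfloor kL_s\rfloor\ge0$. As the $E_i$ are exceptional, outside codimension $2$ in $\mathbb P^n$ this says $\mathrm{div}F+kH\ge0$, that is, $F\in R_k$. Along $E_i$ it says $\mathrm{pole}_{E_i}F\le ks_i$. Along all other prime divisors of $X$ it says $\mathrm{div}F+k\sigma^*H\ge0$, which holds for every $F\in R_k$. This proves the claim. So $\mathrm{Vol}(s)=\mathrm{vol}_X(L_s)$ for rational $s$ (use $k$ with $ks$ integral; the limit over all $k$ exists). For real $s\in O$ squeeze $\mathrm{Vol}(s)$ between its values at rational $s'\le s\le s''$ tending to $s$, and use continuity of $\mathrm{vol}_X$. By Lemma 3 all $L_s$ are big, and $s\mapsto[L_s]$ is affine. $\square$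

**Lemma 5.** (i) $\partial_j\mathrm{Vol}(s)=n!\,\mathrm{vol}_{n-1}(\Sigma_j(s))$ with $\Sigma_j(s)=Q^{(j)}(s)\cap\{v_1=s_j\}$. In particular $0\le\partial_j\mathrm{Vol}\le C$ on $O$ for some constant $C$. (ii) For $q\in O$ the set of $\lambda>0$ with $\partial_j\mathrm{Vol}(\lambda q)>0$ is an interval (possibly empty), on which $\lambda\mapsto(\partial_j\mathrm{Vol}(\lambda q))^{1/(n-1)}$ is concave.

*Proof.* (i) The point is that lowering $s_j$ cuts a slab off the body, because the first coordinate of $\mathrm{val}$ is $\mathrm{pole}_{E_j}$. Let $Q=Q^{(j)}(s)\subset\{v_1\le s_j\}$ and $0<\varepsilon<s_j$. Since $W_k(s-\varepsilon u_j)=\{F\in W_k(s):\mathrm{pole}_{E_j}F\le k(s_j-\varepsilon)\}$, the body $Q^{(j)}(s-\varepsilon u_j)$ is the closure of the set of those $v/k$, $(k,v)\in\Gamma(s)$, with $v_1/k\le s_j-\varepsilon$. It is contained in $Q\cap\{v_1\le s_j-\varepsilon\}$. It contains $Q\cap\{v_1<s_j-\varepsilon\}$, because the points $v/k$ are dense in $Q$, hence dense in this relatively open subset. Therefore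
$$\mathrm{Vol}(s)-\mathrm{Vol}(s-\varepsilon u_j)=n!\,\mathrm{vol}(Q\cap\{s_j-\varepsilon<v_1\le s_j\}).$$
Let $A(c)=\mathrm{vol}_{n-1}(Q\cap\{v_1=c\})$. It vanishes outside the compact interval of $c$ with nonempty slice. On this interval $A^{1/(n-1)}$ is concave by Brunn–Minkowski, so it is continuous inside and lower semicontinuous at the endpoints; and $A$ is upper semicontinuous because $Q$ is compact. So $A$ is continuous on the interval, and left continuous at $c=s_j$ (if all of $Q$ lies in $v_1\le s_j-\epsilon'$ for some $\epsilon'>0$, then $A=0$ near $s_j$). Divide by $\varepsilon$ and let $\varepsilon\to0$: the left derivative is $n!A(s_j)$, and it is the derivative by Lemma 4. The bound holds since $Q^{(j)}(s)$ stays in a fixed ball.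

(ii) Let $y\in Q^{(j)}(s)$, $y'\in Q^{(j)}(s')$, $\theta\in[0,1]\cap\mathbb Q$. For $F\in W_k(s)$, $G\in W_{k'}(s')$ and $\alpha k:\beta k'=(1-\theta):\theta$, the product $F^\alpha G^\beta$ has degree at most $\alpha k+\beta k'$ and poles at $E_i$ at most $(\alpha k+\beta k')((1-\theta)s_i+\theta s'_i)$. Approximating $y,y'$ by normalized values, we get $(1-\theta)y+\theta y'\in Q^{(j)}((1-\theta)s+\theta s')$. Hence $\Sigma_j((1-\theta)s+\theta s')\supset(1-\theta)\Sigma_j(s)+\theta\Sigma_j(s')$. Take $s=\lambda q$, $s'=\lambda'q$ with $\partial_j\mathrm{Vol}>0$ at both. Brunn–Minkowski in dimension $n-1$ and (i) give the concavity inequality for rational $\theta$. By continuity of $\partial_j\mathrm{Vol}$ it holds for all $\theta\in[0,1]$; in particular $\partial_j\mathrm{Vol}>0$ in between. $\square$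

## 6. The initial slope $nf_j/\Delta$ and the first moment

**Lemma 6.** For each $j$ there is an integer $\delta_j\ge1$ such that for all $s\in O$ with $s_j<1/\delta_j$
$$\partial_j\mathrm{Vol}(s)\ge n\,\frac{f_j}\Delta\,(1-\delta_js_j)^{n-1}.$$

In Example 4 the derivative is $n(1-s)^{n-1}$, in Example 5 it is $\frac{2-s}3$; the values at $s=0$ are $n$ and $\frac23$, which are $nf_1/\Delta$ in both cases ($\Delta=1$ and $\Delta=3$).

*Proof.* We construct many polynomials with a prescribed small pole at $E_j$ and no pole at the other places.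

**Step 1: functions with a pole only at $E_j$.** Let $L(\rho E_j)$ be the $k_0$-space of $h\in\mathbb C(x)$ with $\mathrm{pole}_{E_j}h\le\rho$ that are regular at all other places. By Riemann–Roch on the regular projective curve over $k_0$ with function field $\mathbb C(x)$, there is $\rho_0\ge1$ with $\dim_{k_0}L(\rho E_j)/L((\rho-1)E_j)=f_j$ for $\rho\ge\rho_0$.

**Step 2: making them polynomials.** Let $S=\mathbb C[t_1,\dots,t_{n-1}]\setminus0$. The ring $S^{-1}\mathbb C[x]$ is a normal domain, finitely generated over $k_0$, of dimension one. So it is the intersection of its localizations at maximal ideals, and these are valuation rings of places not at infinity. Hence $L(\rho E_j)\subset S^{-1}\mathbb C[x]$. Multiplying by elements of $S\subset k_0$ changes no order at any place. So we may choose polynomials: first $h\in\mathbb C[x]\cap L(\rho_1E_j)$ with $\mathrm{pole}_{E_j}h=\rho_1\ge1$; then, for each residue class $c$ modulo $\rho_1$, some $\rho_c\ge\rho_0$ in this class and $h_{c,1},\dots,h_{c,f_j}\in\mathbb C[x]\cap L(\rho_cE_j)$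 inducing a $k_0$-basis of $L(\rho_cE_j)/L((\rho_c-1)E_j)$. Let $\delta=\delta_j\ge1$ be an upper bound for the degrees of all these polynomials.

**Step 3: a family for each pole order $\ell$.** Let $\ell\ge\max_c\rho_c$ and write $\ell=\gamma_0\rho_1+\rho_c$ with $\gamma_0\ge0$. Consider the polynomials $h^{\gamma_0}h_{c,\beta}t^\gamma$ with $1\le\beta\le f_j$, $\gamma\in\mathbb N^{n-1}$. A nontrivial $\mathbb C$-linear combination is $h^{\gamma_0}\sum_\beta\kappa_\beta h_{c,\beta}$ with $\kappa_\beta\in\mathbb C[t]$ not all $0$, so its pole order at $E_j$ is exactly $\gamma_0\rho_1+\rho_c=\ell$. It has no pole at $E_i$, $i\ne j$.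

**Step 4: degrees and counting.** If $\ell\le ks_j$, then $\gamma_0\le\ell\le ks_j$, so the members with $\sum\gamma_id_i\le k(1-\delta s_j)-\delta$ have degree at most $\gamma_0\delta+\delta+\sum\gamma_id_i\le k$. For $y\ge0$ the unit cubes $\gamma+[0,1]^{n-1}$ with $\gamma\in\mathbb N^{n-1}$, $\sum\gamma_id_i\le y$, cover the simplex $\{z\ge0,\ \sum z_id_i\le y\}$ (round each coordinate down). So the number of such $\gamma$ is at least the volume $y^{n-1}/((n-1)!\,\Delta)$. Let $0<\varepsilon<s_j$. For large $k$ every integer $\ell>k(s_j-\varepsilon)$ satisfies $\ell\ge\max_c\rho_c$, and $k(1-\delta s_j)-\delta\ge0$, so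
$$\dim W_k(s)-\dim W_k(s-\varepsilon u_j)\ \ge\sum_{k(s_j-\varepsilon)<\ell\le ks_j}f_j\,\frac{(k(1-\delta s_j)-\delta)^{n-1}}{(n-1)!\,\Delta}.$$
There are asymptotically $k\varepsilon$ summands. Divide by $N_k\sim k^n/n!$ and let $k\to\infty$:
$$\mathrm{Vol}(s)-\mathrm{Vol}(s-\varepsilon u_j)\ge\varepsilon\,n\,\frac{f_j}\Delta(1-\delta s_j)^{n-1}.$$
Divide by $\varepsilon$ and let $\varepsilon\to0$. $\square$

Now put, for $q\in O$,
$$V_0:=\inf_O\mathrm{Vol}=\lim_{\lambda\to0+}\mathrm{Vol}(\lambda q),\qquad\mu:=1-V_0\in[0,1],\qquad M(q):=\int_0^\infty(1-\mathrm{Vol}(\lambda q))\,d\lambda .$$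
By monotonicity the limit is the same for every $q$, since each ray gets below any given point of $O$.

**Lemma 7.** $a_j\le(n+1)\,q_j\,M(q)$ for all $q\in O$ and all $j$. In particular $M(q)>0$ and $\mu>0$.

*Proof.* This is (5) in the limit. Apply (5) to $E=E_j$. The function $\lambda\mapsto D_k(\lfloor\lambda k\rfloor)$ is constant on intervals of length $1/k$, so the right side of (5) is
$$(n+1)\int_0^\infty\Bigl(1-\frac{D_k(\lfloor\lambda k\rfloor)}{N_k}\Bigr)d\lambda=(n+1)\,q_j\int_0^\infty\Bigl(1-\frac{D_k(\lfloor\lambda kq_j\rfloor)}{N_k}\Bigr)d\lambda .$$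
Since $W_k(\lambda q)\subset\{F\in R_k:\mathrm{pole}_{E_j}F\le\lambda kq_j\}$, this is at most $(n+1)q_j\int_0^\infty(1-\dim W_k(\lambda q)/N_k)\,d\lambda$. The integrand lies in $[0,1]$ and vanishes for $\lambda\ge\max_im_i/q_i$. Let $k\to\infty$ by dominated convergence. As $a_j\ge1$, we get $M(q)>0$. If $\mu=0$, then $\mathrm{Vol}\equiv1$ and $M=0$, a contradiction. $\square$

## 7. One place: concavity against the first moment

**Lemma 8.** Let $\varphi:(0,\infty)\to[0,\infty)$ be continuous and bounded, with bounded support, positive exactly on an interval with left endpoint $0$, and with $\varphi^{1/(n-1)}$ concave there. Let $\varphi(0):=\lim_{\lambda\to0+}\varphi(\lambda)$ (which exists by concavity and boundedness) be $>0$. Then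
$$\varphi(0)\int\lambda\varphi\,d\lambda\le\frac n{n+1}\Bigl(\int\varphi\,d\lambda\Bigr)^2 .$$

*Proof.* We compare $\varphi$ with the function of the same initial value and integral whose $(n-1)$-st root is linear. Let $\eta=\int\varphi$, $L=n\eta/\varphi(0)$, $\chi(\lambda)=\varphi(0)(1-\lambda/L)_+^{n-1}$. Then $\int\chi=\varphi(0)L/n=\eta$ and
$$\int\lambda\chi=\varphi(0)\frac{L^2}{n(n+1)}=\frac n{n+1}\,\frac{\eta^2}{\varphi(0)} ,$$
so we must show $\int\lambda\varphi\le\int\lambda\chi$. By continuity $\varphi>0$ exactly on some $(0,\Lambda_0)$. On it let $D=\varphi^{1/(n-1)}-\varphi(0)^{1/(n-1)}(1-\lambda/L)$, a concave function with $D(0+)=0$.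

Suppose $\Lambda_0>L$. Then $D(L)=\varphi(L)^{1/(n-1)}>0$, so $D>0$ on $(0,L]$ by concavity and $D(0+)=0$. Hence $\varphi>\chi$ on $(0,L)$, and $\varphi\ge0=\chi$ beyond, contradicting $\int\varphi=\int\chi$. So $\Lambda_0\le L$, and on $(0,\Lambda_0)$ the sign of $\varphi-\chi$ is the sign of $D$. If $D(x)<0$ and $x<y<\Lambda_0$, then $D(y)\le\frac yxD(x)<0$ by concavity and $D(0+)=0$. Beyond $\Lambda_0$ we have $\varphi=0\le\chi$. So there is $\lambda_1\ge0$ with $\varphi\ge\chi$ on $(0,\lambda_1)$ and $\varphi\le\chi$ on $(\lambda_1,\infty)$. Therefore $\int(\lambda-\lambda_1)(\varphi-\chi)\,d\lambda\le0$, and since $\int\varphi=\int\chi$ the claim follows. $\square$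

**Theorem A when $r=1$.** Take $q=1$ and $\varphi(\lambda)=\mathrm{Vol}'(\lambda)$. By Lemmas 4, 5 and 6 it satisfies the hypotheses of Lemma 8 (its support is bounded since $\mathrm{Vol}=1$ beyond $m_1$). Lemma 6 gives $\varphi(0)\ge nf_1/\Delta$. Further $\int\varphi=1-V_0=\mu$, and integrating by parts $\int\lambda\varphi=\int(1-\mathrm{Vol})=M\ge a_1/(n+1)$ by Lemma 7. So
$$\frac{nf_1}\Delta\cdot\frac{a_1}{n+1}\le\frac n{n+1}\,\mu^2,\qquad\text{that is,}\qquad f_1a_1\le\mu^2\Delta .$$
In Example 4 everything is an equality: $\varphi=n(1-s)^{n-1}$, $\mu=1$, $M=\int_0^1(1-s)^n\,ds=\frac1{n+1}$. In Example 5, $\mu=\frac23$, $M=\int_0^2\frac{(2-s)^2}6\,ds=\frac49\ge\frac13=\frac{a_1}{n+1}$, and the result is $1\le\frac49\cdot3=\frac43$.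

**Where several places cause trouble.** With several places one can run this argument with poles bounded at $E_j$ alone. That gives $f_ja_j\le\Delta$ for each $j$ separately, so only $r\Delta$ for the sum. Several places with $a_E>0$ do occur: for $n=2$ and $g_1=x_1^2(x_1-1)^2x_2$ we have $x_2=t_1/(x_1^2(x_1-1)^2)$ and, up to sign, $dx_1\wedge dx_2=x_1^{-2}(x_1-1)^{-2}\,dt_1\wedge dx_1$, so $x_1=0$ and $x_1=1$ both have $a_E=1$. All places must share the total mass $\mu\le1$ of one function $\mathrm{Vol}(\lambda q)$ along a common ray.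

## 8. A balanced ray through several places

For $q\in O$ let $\varphi_j(\lambda)=q_j\,\partial_j\mathrm{Vol}(\lambda q)$ and
$$\mu_j=\int_0^\infty\varphi_j\,d\lambda,\qquad I_j=\int_0^\infty\lambda\varphi_j\,d\lambda .$$
For $\lambda\ge\max_im_i/q_i$ we have $\mathrm{Vol}(\lambda q)=1$ and $\varphi_j(\lambda)=0$ (the gradient of a $C^1$ function that is locally constant nearby), so these integrals run over bounded intervals. Since $\frac d{d\lambda}\mathrm{Vol}(\lambda q)=\sum_j\varphi_j(\lambda)$,
$$\sum_j\mu_j=1-V_0=\mu ,\tag{6}$$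
and by parts $\sum_jI_j=M$. As $\varphi_j(0)\ge nq_jf_j/\Delta$ by Lemma 6, Lemma 8 will give $n\,q_j\frac{f_j}\Delta I_j\le\frac n{n+1}\mu_j^2$; with $a_j\le(n+1)q_jM$ this says
$$a_jf_j\,I_j\le\Delta\,M\,\mu_j^2\qquad\text{for every ray }q .$$
If $I_j/M=\mu_j/\mu$ for all $j$, then $a_jf_j\le\Delta\mu\mu_j$, and summation gives $\mu^2\Delta$. So we look for a ray on which each place has the same share of the first moment as of the mass. There are as many conditions as directions, and we find the ray as a critical point.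

**Step 1: a function whose critical points are the balanced rays.** We look for a function whose logarithmic derivatives are $\mu I_j/M-\mu_j$. Let
$$\Psi(q)=\int_1^\infty\frac{1-\mathrm{Vol}(\lambda q)}\lambda\,d\lambda-\int_0^1\frac{\mathrm{Vol}(\lambda q)-V_0}\lambda\,d\lambda ,\qquad\Theta(q)=\Psi(q)-\mu\log M(q).$$
By Lemma 5(i), $0\le\mathrm{Vol}(\lambda q)-V_0\le C\lambda\sum_iq_i$, so $\Psi$ is finite. For $q$ in a compact subset of $O$ the functions $\partial_j\mathrm{Vol}(\lambda q)$ and $\lambda\,\partial_j\mathrm{Vol}(\lambda q)$ are continuous in $\lambda>0$ and $q$, vanish for $\lambda$ beyond a common bound, and are bounded. So we may differentiate under the integral sign: $M,\Psi\in C^1(O)$ and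
$$q_j\frac{\partial M}{\partial q_j}=-I_j,\qquad q_j\frac{\partial\Psi}{\partial q_j}=-\int_1^\infty\varphi_j\,d\lambda-\int_0^1\varphi_j\,d\lambda=-\mu_j .\tag{7}$$

**Step 2: $\Theta$ is constant on rays.** This lets us search on a slice. For $c>0$, substitution gives $M(cq)=M(q)/c$ and
$$\Psi(cq)=\int_c^\infty\frac{1-\mathrm{Vol}(\lambda q)}\lambda\,d\lambda-\int_0^c\frac{\mathrm{Vol}(\lambda q)-V_0}\lambda\,d\lambda=\Psi(q)-\mu\log c ,$$
because moving the cut from $1$ to $c$ changes the difference by $-\int_1^c\frac{(1-\mathrm{Vol})+(\mathrm{Vol}-V_0)}\lambda\,d\lambda$. Hence $\Theta(cq)=\Theta(q)$.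

**Step 3: $\Theta$ attains a maximum on $O$.** Every ray meets the set $Y=\{q\in O:\min_iq_i=1\}$, which is closed in $\mathbb R^r$, so it suffices to find a maximum of the continuous function $\Theta$ on $Y$; for this we show $\Theta\to-\infty$ as $|q|\to\infty$ in $Y$. Let $m=\max_im_i\ge1$ and $q\in Y$. For $\lambda\ge m$ we have $\mathrm{Vol}(\lambda q)=1$, so the first integral in $\Psi$ is at most $\log m$. Lemma 7 with an index $i$ such that $q_i=1$ gives $M(q)\ge a_i/(n+1)\ge1/(n+1)$. Thus
$$\Theta(q)\le\log m+\mu\log(n+1)-\int_0^1\frac{\mathrm{Vol}(\lambda q)-V_0}\lambda\,d\lambda .$$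
Let $c=\min_i\frac1{2\delta_i}<1$ and let $j$ be arbitrary. For $c/q_j\le\lambda\le1$ the $j$-th coordinate of $\lambda q$ is at least $c$; by monotonicity we may lower it to $c$. Integrate Lemma 6 over $0<s_j<c$, the other coordinates being fixed and arbitrary. There $1-\delta_js_j\ge\frac12$, so
$$\mathrm{Vol}(\lambda q)\ge V_0+\eta_j,\qquad\eta_j=c\,n\,\frac{f_j}\Delta\,2^{-(n-1)}>0 .$$
Hence the last integral is at least $\eta_j\log(q_j/c)$ for every $j$. If $|q|\to\infty$ in $Y$, some $q_j\to\infty$, and $\Theta(q)\to-\infty$. So $\Theta$ has a maximum point $q\in O$.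

**Step 4: the balance equations.** At this $q$ we have $\nabla\Theta=0$, and (7) gives $0=q_j\partial_j\Theta=-\mu_j+\mu I_j/M$, that is,
$$\mu_j\,M=\mu\,I_j\qquad\text{for all }j .\tag{8}$$

**Step 5: conclusion.** Fix this $q$. We verify that Lemma 8 applies to each $\varphi_j$. It is continuous by Lemma 4, bounded by Lemma 5(i), and has bounded support; by Lemma 6 it is positive for $\lambda q_j<1/\delta_j$, so by Lemma 5(ii) it is positive exactly on an interval with left endpoint $0$, with concave $(n-1)$-st root there; and $\varphi_j(0)\ge n\,q_jf_j/\Delta>0$ by Lemma 6. So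
$$n\,q_j\frac{f_j}\Delta\,I_j\le\varphi_j(0)\,I_j\le\frac n{n+1}\,\mu_j^2 .$$
Insert $I_j=\mu_jM/\mu$ from (8) and divide by $n\mu_j/(n+1)$, where $\mu_j>0$:
$$(n+1)\,q_jM\,\frac{f_j}\Delta\le\mu\,\mu_j .$$
By Lemma 7 the left side is at least $a_jf_j/\Delta$. So $a_jf_j\le\mu\,\mu_j\,\Delta$, and summing over $j$ with (6),
$$\sum_{E:\,a_E>0}f_Ea_E\le\mu^2\Delta=(1-V_0)^2\Delta\le\Delta .\tag{9}$$
This proves Theorem A, and with Section 2 it proves Theorem B: the conjecture is true. $\blacksquare$

## 9. Nonconstant Jacobians, sharpness, and strict inequality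

Formula (3) did not need a constant Jacobian.

**Theorem C.** Let $\mathrm{char}\,K=0$, $n\ge2$, and let $\mathrm e(g_1,\dots,g_n)$ be a dominant polynomial endomorphism of $\mathbb A^n_K$ with Jacobian determinant $\mathrm{Jac}$. Then $\deg\mathrm e(g_1,\dots,g_n)\le(1+\deg\mathrm{Jac})\prod_{i=1}^{n-1}\deg g_i$.

*Proof.* The reduction to $K=\mathbb C$ in Section 1 used only dominance. In characteristic $0$, dominance gives $\mathrm{Jac}\ne0$, so (2) and (3) hold. With the sums below running over the places with $\mathrm{pole}_E(g_n)>0$, all of which are at infinity,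
$$d=\sum f_E\bigl(a_E+\mathrm{pole}_E(\mathrm{Jac})\bigr)\le\sum_{a_E>0}f_Ea_E+\sum f_E\max(\mathrm{pole}_E(\mathrm{Jac}),0)\le\Delta+\deg\mathrm{Jac}\cdot\sum f_Em_E .$$
Here we used Theorem A and $\mathrm{pole}_E(\mathrm{Jac})\le\deg\mathrm{Jac}\cdot m_E$. By Lemma 1 the last sum is at most $\Delta$. $\square$

**Sharpness.** Theorem A is sharp for all $(d_1,\dots,d_{n-1})$, by Example 1. Theorem C is sharp for every value $\delta$ of $\deg\mathrm{Jac}$: the map $(x_1,\dots,x_{n-1},x_n^{\delta+1})$ has degree $\delta+1$, $\deg\mathrm{Jac}=\delta$ and $\Delta=1$. In Theorem B the constant $1$ in front of $\Delta$ cannot be lowered, by the identity map.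

The factor $(1-V_0)^2$ in (9) also has content. Let $S=\mathbb C[t_1,\dots,t_{n-1}]\setminus0$ as in the proof of Lemma 6.

**Theorem D.** Let $\mathrm e(g)$ be étale over $\mathbb C$, $n\ge2$. If the morphism $g_n:\operatorname{Spec}(S^{-1}\mathbb C[x])\to\mathbb A^1_{k_0}$ on the generic curve $g_1=t_1,\dots,g_{n-1}=t_{n-1}$ is not finite, then $\deg\mathrm e(g)<\Delta$.

*Proof.* **Step 1: a place at infinity where $g_n$ has no pole.** The integral closure of $k_0[g_n]$ in $\mathbb C(x)$ is the intersection of the $\mathcal O_E$ with $\mathrm{pole}_E(g_n)\le0$. If $g_n$ had a pole at every place at infinity, only places not at infinity would occur here. The intersection would contain $S^{-1}\mathbb C[x]$, which would be integral, hence finite, over $k_0[g_n]$. So there is a place $E'$ at infinity with $\mathrm{ord}_{E'}(g_n)\ge0$.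

**Step 2: $E'\notin\mathcal E$, and (9) applies.** The form $dt_1\wedge\dots\wedge dt_{n-1}\wedge dg_n$ is regular at $E'$ and equals a nonzero constant times $dx_1\wedge\dots\wedge dx_n$. So $\mathrm{ord}_{E'}(dx_1\wedge\dots\wedge dx_n)\ge0$ and $a_{E'}\le-1$. On the other hand $\mathcal E\ne\emptyset$ by (2) and (3), so Sections 5–8 apply with $r\ge1$.

**Step 3: $V_0>0$.** Steps 1 and 2 of the proof of Lemma 6 work for every place at infinity, so there is $h\in\mathbb C[x]$ with a pole at $E'$ and no pole at any other place. Consider the elements $h^ct^\gamma$ with $c\deg h+\sum\gamma_id_i\le k$. They are linearly independent: a combination is $\sum_cp_c(t)h^c$, and its nonzero terms have different pole orders at $E'$. They have degree at most $k$ and no pole at any $E_i\in\mathcal E$, so they lie in $W_k(s)$ for every $s\in O$. Covering a simplex by unit cubes as before, now in dimension $n$, their number is at least $k^n/(n!\,\Delta\deg h)$. Hence $\mathrm{Vol}(s)\ge\frac1{\Delta\deg h}$ for all $s$, so $V_0\ge\frac1{\Delta\deg h}>0$.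

**Step 4: conclusion.** By (2), (3) and (9), $\deg\mathrm e(g)\le\sum_{a_E>0}f_Ea_E\le(1-V_0)^2\Delta<\Delta$. $\square$
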